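# Finite and $\infty$-adic multiple zeta values over $\mathbb{F}_q[\theta]$ as two quotients of one algebra of truncated sums

## 1. Multiple zeta values at infinity and modulo primes

Throughout, $q$ is a power of a prime $p$, $A=\mathbb{F}_q[\theta]$, $K=\mathbb{F}_q(\theta)$, and $A_+$ is the set of monic polynomials in $A$. The field $K_\infty=\mathbb{F}_q((1/\theta))$ is the completion of $K$ at the infinite place, with absolute value normalized by $|\theta|_\infty=q$, so $|a|_\infty=q^{\deg a}$ for $0\ne a\in A$. We write $\mathbb{C}_\infty$ for the completion of an algebraic closure of $K_\infty$, and put $L_1=\theta-\theta^q$.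

**Definition (indices).** An index, or word, is a tuple $\mathbf{s}=(s_1,\dots,s_r)$ of positive integers with $r\ge 0$. Its depth is $\mathrm{dep}\,\mathbf{s}=r$ and its weight is $\mathrm{wt}(\mathbf{s})=s_1+\cdots+s_r$. The empty word $\varnothing$ has $r=0$. The set of all words is $\mathcal{I}$.

*Example.* The words of weight $2$ are $(2)$ and $(1,1)$; those of weight $3$ are $(3),(2,1),(1,2),(1,1,1)$.

**Definition (power sums and truncated sums).** For $d,k\ge 0$ and $s\ge1$ put
$$S_d(s)=\sum_{a\in A_+,\ \deg a=d}\frac1{a^{s}},\qquad S_{<k}(s_1,\dots,s_r)=\sum_{k>d_1>\dots>d_r\ge0}\ \prod_{i=1}^r S_{d_i}(s_i),\qquad S_{<k}(\varnothing)=1 .$$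

*Example.* Let $q=2$. Then $S_0(1)=1$ and $S_1(1)=\frac1\theta+\frac1{\theta+1}=\frac{1}{\theta^2+\theta}$. Hence $S_{<2}(1)=1+\frac1{\theta^2+\theta}$ and $S_{<2}(1,1)=S_1(1)S_0(1)=\frac1{\theta^2+\theta}$.

**Definition ($\infty$-adic values).** Thakur's multiple zeta value is
$$\zeta_A(\mathbf{s})=\sum_{\substack{a_1,\dots,a_r\in A_+\\ \deg a_1>\cdots>\deg a_r\ge 0}}\frac{1}{a_1^{s_1}\cdots a_r^{s_r}}=\lim_{k\to\infty}S_{<k}(\mathbf{s})\in K_\infty,\qquad \zeta_A(\varnothing)=1,$$
and $\mathcal{Z}_\infty$ is the $K$-algebra generated by all $\zeta_A(\mathbf{s})$.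

The limit exists: $|S_d(s)|_\infty\le q^{-ds}\le1$, so all truncated sums have absolute value at most $1$, and $S_{<k+1}(\mathbf{s})-S_{<k}(\mathbf{s})=S_k(s_1)S_{<k}(s_2,\dots,s_r)\to0$.

*Example.* $\zeta_A(q-1)=S_0(q-1)+S_1(q-1)+\cdots$ is $1$ plus terms of absolute value less than $1$. So $\zeta_A(q-1)\ne0$.

**Definition (the ring $\mathcal{A}_K$).** Let $v$ run through the monic irreducible polynomials of $A$, and put
$$\mathcal{A}_K=\Big(\prod_v A/(v)\Big)\Big/\Big(\bigoplus_v A/(v)\Big).$$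
So an element is a family of residues $(x_v)_v$, where finitely many $v$ may be ignored. An element of $K$ is $v$-integral for almost all $v$, and sending it to its residues embeds $K$ diagonally in $\mathcal{A}_K$.

*Example.* $1/\theta\in K$ goes to the family $(\theta^{-1}\bmod v)_{v\neq\theta}$. The family with $x_v=1$ for $\deg v$ odd and $x_v=0$ for $\deg v$ even is a nonzero zero divisor, since there are irreducible polynomials of every degree. So $\mathcal{A}_K$ is far from a domain.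

**Definition (finite values).** The finite multiple zeta value over $K$ (Chang–Mishiba) is
$$\zeta_{\mathcal{A}_K}(\mathbf{s})=\big(S_{<\deg v}(\mathbf{s})\bmod v\big)_v\in\mathcal{A}_K .$$
It makes sense because only polynomials of degree less than $\deg v$ occur in denominators, and these are prime to $v$. Let $\mathcal{Z}_{\mathcal{A}_K}$ be the $K$-algebra generated by all $\zeta_{\mathcal{A}_K}(\mathbf{s})$, and put
$$\mathfrak{g}_{\mathcal{A}_K}=\zeta_{\mathcal{A}_K}(q)-L_1\,\zeta_{\mathcal{A}_K}(1,q-1)\in\mathcal{Z}_{\mathcal{A}_K}.$$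

*Example.* Let $q=2$ and $v=\theta^2+\theta+1$, so $\theta^2+\theta\equiv1\pmod v$. The $v$-components of $\zeta_{\mathcal{A}_K}(1)$, $\zeta_{\mathcal{A}_K}(2)$ and $\zeta_{\mathcal{A}_K}(1,1)$ are $1+1=0$, $1+1=0$ and $1$. Since $L_1\equiv1$, the $v$-component of $\mathfrak{g}_{\mathcal{A}_K}$ is $0-1=1$.

**Definition (Thakur words).** A word $\mathbf{s}$ is a Thakur word if $s_i\le q$ for $i<r$ and $s_r<q$. The empty word is a Thakur word.

*Example.* For $q=2$ the Thakur words of weight $3$ are $(2,1)$ and $(1,1,1)$. For $q=3$ they are $(2,1)$, $(1,2)$ and $(1,1,1)$.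

Two published theorems will be used as black boxes.

* Thakur's basis theorem, independence part: for each $w\ge1$ the $\zeta_A(\mathbf{s})$, with $\mathbf{s}$ running over the Thakur words of weight $w$, are linearly independent over $K$. (Chang–Chen–Mishiba, *On Thakur's basis conjecture for multiple zeta values in positive characteristic*, Forum Math. Pi 2023; Im–Kim–Le–Ngo Dac–Pham, *Zagier–Hoffman's conjectures in positive characteristic*, Forum Math. Pi 2024.)
* Independence across weights: if $w_1,\dots,w_l$ are distinct positive integers and $V_i$ is a finite $K$-linearly independent set of multiple zeta values of weight $w_i$, then $\{1\}\cup V_1\cup\dots\cup V_l$ is linearly independent over $\overline K$. (C.-Y. Chang, *Linear independence of monomials of multizeta values in positive characteristic*, Compositio Math. 2014.)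

Applying the second to the sets supplied by the first gives the only form we need.

**(BC)** *The $\zeta_A(\mathbf{s})$, with $\mathbf{s}$ running over all Thakur words of all weights, including $\zeta_A(\varnothing)=1$, are linearly independent over $K$.*

## 2. Is $\zeta_A(\mathbf{s})\mapsto\zeta_{\mathcal{A}_K}(\mathbf{s})$ an isomorphism modulo $\zeta_A(q-1)$ and $\mathfrak{g}_{\mathcal{A}_K}$?

The same truncated sums $S_{<k}(\mathbf{s})$ produce both kinds of values: let $k\to\infty$, or put $k=\deg v$ and reduce modulo $v$. Do the two kinds satisfy the same relations? Not literally, as the next section shows, but the failure might be accounted for by one element on each side. The following is conjectured in Hung-Chun Tsui, "Multiple Zeta Values in Positive Characteristic: A Kaneko-Zagier-Type Conjecture", arXiv:2609.37450 (2026): there is a $K$-algebra isomorphism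
$$\Phi_{\infty,\mathcal{A}_K}:\ \mathcal{Z}_\infty/\zeta_A(q-1)\mathcal{Z}_\infty\xrightarrow{\ \sim\ }\mathcal{Z}_{\mathcal{A}_K}/\mathfrak{g}_{\mathcal{A}_K}\mathcal{Z}_{\mathcal{A}_K}$$
which sends the class of $\zeta_A(\mathbf{s})$ to the class of $\zeta_{\mathcal{A}_K}(\mathbf{s})$ for every $\mathbf{s}\in\mathcal{I}$. We are to prove or disprove it. It holds for every $q$; the precise statements are Theorems 1 and 2 in Section 4.

## 3. Carlitz power sums, and why $\zeta_A(q-1)$ and $\mathfrak{g}_{\mathcal{A}_K}$ appear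

Let $\ell_d=\prod_{i=1}^d(\theta-\theta^{q^i})$, so $\ell_0=1$, $\ell_1=L_1$ and $\ell_d=(\theta-\theta^{q^d})\ell_{d-1}$. Note $|\ell_d|_\infty=q^{q+q^2+\cdots+q^d}\to\infty$.

**Step 1: small power sums are powers of $1/\ell_d$.** We show
$$S_d(s)=\ell_d^{-s}\qquad(1\le s\le q).\tag{1}$$
Let $e_d(X)=\prod_{\deg b<d}(X-b)$, the product including $b=0$. With the Moore determinant $\Delta(w_0,\dots,w_n)=\det(w_j^{q^i})_{0\le i,j\le n}$ we have
$$e_d(X)=\frac{\Delta(1,\theta,\dots,\theta^{d-1},X)}{\Delta(1,\theta,\dots,\theta^{d-1})}:$$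
the denominator is the Vandermonde determinant of $\theta,\theta^q,\dots,\theta^{q^{d-1}}$, hence nonzero, and the right side is monic in $X$ of degree $q^d$ and vanishes at the $q^d$ polynomials $b$ of degree $<d$. So $e_d$ is $\mathbb{F}_q$-linear, $e_d(X)=EX+O(X^q)$, and its derivative is the constant $E=\prod_{b\ne0}(-b)=\prod_{b\neq 0}b$ (there are $q^d-1$ factors, and $(-1)^{q^d-1}=1$ in $\mathbb F_q$).

Put $D_d=e_d(\theta^d)$, the product of all monic polynomials of degree $d$. Setting $X=\theta^d$ turns the numerator into a Vandermonde determinant as well, and we obtain Carlitz's formula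
$$D_d=\prod_{i=0}^{d-1}(\theta^{q^d}-\theta^{q^i})=(\theta^{q^d}-\theta)D_{d-1}^q,\qquad\text{so}\qquad D_d=\prod_{i=1}^d(\theta^{q^i}-\theta)\prod_{j<d}D_j^{q-1}$$
by induction on $d$. Grouping the nonzero $b$ by degree $j$ and leading coefficient $c$, and using Wilson's theorem $\prod_{c\in\mathbb{F}_q^\times}c=-1$,
$$E=\prod_{j<d}\ \prod_{c}c^{q^j}D_j=\prod_{j<d}(-1)^{q^j}D_j^{q-1}=(-1)^d\prod_{j<d}D_j^{q-1}.$$
Therefore $E/D_d=1/\ell_d$.

Now $e_d(X)-D_d=e_d(X-\theta^d)=\prod_{a\in A_+,\deg a=d}(X-a)$. Logarithmic differentiation gives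
$$\sum_{s\ge1}S_d(s)X^{s-1}=\sum_a\frac1{a-X}=\frac{E/D_d}{1-e_d(X)/D_d}=\frac1{\ell_d}\sum_{n\ge0}\Big(\frac X{\ell_d}+O(X^q)\Big)^n .$$
The $O(X^q)$ does not affect the coefficient of $X^{s-1}$ for $s-1\le q-1$, which is $\ell_d^{-s}$.

**Step 2: a closed form for the truncations of $\zeta_A(q-1)$.** Write $z(k)=S_{<k}(q-1)=\sum_{d<k}\ell_d^{-(q-1)}$. Then $z(0)=0$ and
$$z(k)=\frac{\ell_k}{L_1\ell_{k-1}^{q}}=\frac{\theta-\theta^{q^k}}{L_1\ell_{k-1}^{q-1}}\qquad(k\ge1).\tag{2}$$
For $k=1$ both sides are $1$. If (2) holds for $k$, multiply $z(k+1)=\frac{\ell_k}{L_1\ell_{k-1}^q}+\ell_k^{-(q-1)}$ by $L_1\ell_k^{q-1}$; the result is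
$$\Big(\frac{\ell_k}{\ell_{k-1}}\Big)^q+L_1=(\theta-\theta^{q^k})^q+\theta-\theta^q=\theta-\theta^{q^{k+1}},$$
which is (2) for $k+1$.

**Step 3: the truncations of $\mathfrak{g}_{\mathcal{A}_K}$ telescope.** Put $g(k)=S_{<k}(q)-L_1S_{<k}(1,q-1)=\sum_{j<k}\big(S_j(q)-L_1S_j(1)z(j)\big)$. By (1) and (2), $L_1S_{j+1}(1)z(j+1)=\ell_j^{-q}=S_j(q)$ for $j\ge0$, while $S_0(1)z(0)=0$. So the sum telescopes, and
$$g(0)=0,\qquad g(k)=\ell_{k-1}^{-q}\ (k\ge1),\qquad L_1S_k(1)z(k)=g(k)\ (k\ge0),\qquad S_j(q)=g(j+1)\ (j\ge0).\tag{3}$$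

These formulas show where the two kinds of values disagree.

* At infinity, $g(k)\to0$, so $\zeta_A(q)=L_1\zeta_A(1,q-1)$, while $\zeta_A(q-1)\ne0$.
* At a prime $v$ of degree $d\ge2$, $v$ divides $\theta-\theta^{q^d}$, while all prime factors of $L_1\ell_{d-1}$ have degree at most $d-1$. So $z(d)\equiv0\pmod v$ by (2), that is, $\zeta_{\mathcal{A}_K}(q-1)=0$. On the other hand $g(d)=\ell_{d-1}^{-q}$ is a unit modulo $v$, so $\mathfrak{g}_{\mathcal{A}_K}\ne0$; it is even a unit of the big ring $\mathcal{A}_K$. The quotient in the conjecture is taken in $\mathcal{Z}_{\mathcal{A}_K}$, where $\mathfrak{g}_{\mathcal{A}_K}$ will turn out not to be a unit (Theorem 2).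

So a map matching the values must kill $\zeta_A(q-1)$ on the left and $\mathfrak{g}_{\mathcal{A}_K}$ on the right. The content of the conjecture is that nothing else has to be killed.

*Weights $1$ and $2$ for $q=2$.* In weight $1$ the only value is $\zeta(1)=\zeta(q-1)$, which is killed on the left and is $0$ on the right. In weight $2$, squaring is additive in characteristic $2$, so $S_{<k}(1)^2=S_{<k}(2)$ for every $k$. On the left, $\zeta_A(2)=\zeta_A(1)^2$ and $\zeta_A(1,1)=\zeta_A(2)/L_1$ both lie in the ideal generated by $\zeta_A(1)$. On the right, $\zeta_{\mathcal{A}_K}(2)=\zeta_{\mathcal{A}_K}(1)^2=0$ and $\zeta_{\mathcal{A}_K}(1,1)=-\mathfrak{g}_{\mathcal{A}_K}/L_1$ lies in the ideal generated by $\mathfrak{g}_{\mathcal{A}_K}$. So everything in weight $2$ dies on both sides, for different reasons.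

## 4. The algebra $T$ of truncated sums

The values on the two sides live in unrelated rings, but both come from the functions $k\mapsto S_{<k}(\mathbf{s})$. So we work with these functions.

**Definition (the space $T$).** Let $[\mathbf{s}]$ be the function $k\mapsto S_{<k}(\mathbf{s})$ from $\mathbb{Z}_{\ge0}$ to $K$. Let $T_w$ be the $K$-span of the $[\mathbf{s}]$ with $\mathrm{wt}(\mathbf{s})=w$ (and $T_w=0$ for $w<0$), and $T=\sum_wT_w$. Put
$$z_i=[(i)],\qquad z=z_{q-1},\qquad g=[(q)]-L_1[(1,q-1)]\in T_q .$$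
For a function $u$ and $a\ge1$ put $I(a,u)(k)=\sum_{j<k}S_j(a)u(j)$, so that $I(a,[\mathbf{s}])=[(a,\mathbf{s})]$.

*Example.* For $q=2$ the functions $[(2)]$ and $[(1)]^2$ are equal, by the computation above.

**Step 1: products of power sums.** We show: for $r,s\ge1$ there are $\delta_i\in\mathbb{F}_p$, depending on $r,s$ but not on $d$, with
$$S_d(r)S_d(s)=S_d(r+s)+\sum_{i=1}^{r+s-1}\delta_i\,S_d(r+s-i)\,S_{<d}(i).\tag{4}$$
Let $y=a-b\ne0$. From $\frac1{a^rb^s}=\frac1y\Big(\frac1{a^{r-1}b^s}-\frac1{a^rb^{s-1}}\Big)$ and induction on $r+s$ there are integers $e_j,e_j'$ with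
$$\frac1{a^rb^s}=\sum_{j=1}^r\frac{e_j}{y^{r+s-j}a^j}+\sum_{j=1}^s\frac{e'_j}{y^{r+s-j}b^j}.$$
Sum over pairs of distinct monic $a,b$ of degree $d$. For fixed $a$, and also for fixed $b$, $y$ runs over all nonzero polynomials of degree less than $d$, and $\sum_yy^{-i}=\big(\sum_{c\in\mathbb{F}_q^\times}c^{-i}\big)S_{<d}(i)$ with $\sum_cc^{-i}\in\{0,-1\}$. With $i=r+s-j$ this gives the sum in (4). The pairs with $a=b$ contribute $S_d(r+s)$.

*Example.* Let $q=2$, $r=2$, $s=1$. Then $\frac1{a^2b}=\frac1{y^2b}-\frac1{y^2a}-\frac1{ya^2}$. The first two terms cancel after summation, and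
$$S_d(2)S_d(1)=S_d(3)+S_d(2)S_{<d}(1)$$
(signs do not matter). Check at $d=1$: $S_1(3)=\frac{(\theta+1)^3+\theta^3}{\ell_1^3}=\frac{1+\ell_1}{\ell_1^3}=\ell_1^{-3}+\ell_1^{-2}$, as it should be.

**Step 2: $T$ is an algebra, with control of depth.** Let $F=I(a,u)$ and $G=I(b,v)$ with $u,v\in T$. Split $F(k)G(k)=\sum_{j,j'<k}S_j(a)u(j)S_{j'}(b)v(j')$ according to $j>j'$, $j<j'$, $j=j'$ and use (4):
$$FG=I(a,uG)+I(b,Fv)+I(a+b,uv)+\sum_i\delta_i\,I(a+b-i,\,z_iuv).\tag{5}$$

**Lemma 1.** *The product of words of depths $n$ and $n'$ is a $K$-combination of words of depth between $\max(n,n')$ and $n+n'$, with weights adding. In particular $T$ is a $K$-algebra and $T_wT_{w'}\subset T_{w+w'}$.*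

*Proof.* Induction on $n+n'$. If $n=0$ or $n'=0$, one factor is $1$. Let $n,n'\ge1$ and apply (5), where $u,v$ are words of depths $n-1,n'-1$.

* $uG$: by induction its words have depths in $[\max(n-1,n'),\,n+n'-1]$; the outer letter adds $1$, and $\max(n-1,n')+1\ge\max(n,n')$. The term $Fv$ is symmetric.
* $uv$: depths in $[\max(n,n')-1,\,n+n'-2]$; the outer letter adds $1$.
* $z_iuv$: each word of $uv$ has some depth $m$ in the interval just given, and its product with $z_i$ has total depth $m+1\le n+n'-1$. By induction it gives words of depth between $\max(m,1)\ge\max(n,n')-1$ and $m+1\le n+n'-1$; the outer letter adds $1$.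

Weights add, since $(a+b-i)+i=a+b$. $\square$

**Step 3: the two evaluations.** Define
$$\lim:T\to\mathcal{Z}_\infty,\ f\mapsto\lim_{k\to\infty}f(k),\qquad \mathrm{red}:T\to\mathcal{Z}_{\mathcal{A}_K},\ f\mapsto(f(\deg v)\bmod v)_v .$$
The limit exists by Section 1. For $f\in T$, a finite combination of words with coefficients in $K$, the value $f(\deg v)$ is $v$-integral for almost all $v$. Both maps are $K$-algebra homomorphisms, with $[\mathbf{s}]\mapsto\zeta_A(\mathbf{s})$ and $[\mathbf{s}]\mapsto\zeta_{\mathcal{A}_K}(\mathbf{s})$ respectively. Their images are algebras, spanned by the respective values, so both maps are surjective. Moreover $\lim z=\zeta_A(q-1)$ and $\mathrm{red}(g)=\mathfrak{g}_{\mathcal{A}_K}$, and by Section 3, $\lim g=0$ and $\mathrm{red}(z)=0$.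

Here are the two theorems.

**Theorem 1.** *$\ker(\lim)=gT$ and $\ker(\mathrm{red})=zT$. Consequently both sides of the conjecture are $T/(gT+zT)$, compatibly with $[\mathbf{s}]\mapsto\zeta_A(\mathbf{s})$ and $[\mathbf{s}]\mapsto\zeta_{\mathcal{A}_K}(\mathbf{s})$, and the conjecture holds for every $q$.*

**Theorem 2.**

1. *$T=\bigoplus_wT_w$ is graded, with basis $\{g^n[\mathbf{s}]:n\ge0,\ \mathbf{s}\text{ Thakur}\}$, and $\sum_w\dim T_w\,X^w=\dfrac1{1-X-\dots-X^q}$.*
2. *$\sum_{\mathbf{s}}c_{\mathbf{s}}\zeta_{\mathcal{A}_K}(\mathbf{s})=0$ (finite sum, $c_{\mathbf{s}}\in K$) if and only if $\sum_{\mathbf{s}}c_{\mathbf{s}}[\mathbf{s}]\in zT$.*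
3. *$\mathcal{Z}_{\mathcal{A}_K}$ is graded by weight, and $\sum_w\dim_K\mathcal{Z}_{\mathcal{A}_K,w}X^w=\dfrac{1-X^{q-1}}{1-X-\dots-X^q}$.*
4. *$\mathfrak{g}_{\mathcal{A}_K}$ is a nonzerodivisor of $\mathcal{Z}_{\mathcal{A}_K}$ and is transcendental over $K$. $\mathcal{Z}_{\mathcal{A}_K}$ is a free graded $K[\mathfrak{g}_{\mathcal{A}_K}]$-module. Both sides of the conjecture are graded with Hilbert series $\dfrac{(1-X^{q-1})(1-X^q)}{1-X-\dots-X^q}$.*

The inclusions $gT\subset\ker(\lim)$ and $zT\subset\ker(\mathrm{red})$ are already known. The converse inclusion for $\lim$ will be a reduction to (BC). The one for $\mathrm{red}$ is the main work.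

## 5. $T$ is spanned by powers of $g$ times Thakur words

Let $Th_w$ be the span of the $[\mathbf{s}]$ with $\mathbf{s}$ Thakur of weight $w$, and $Th=\sum_wTh_w$. The goal of this section is the following.

**Lemma 2.** *$T_w=Th_w+gT_{w-q}$ for every $w$.*

**Step 1: two operators that produce $g$.** For $y\in T$ put $\mathcal{N}(y)=L_1I(1,zy)$ and $J(y)(k)=\sum_{j<k}S_j(q)y(j+1)$. By (3),
$$\mathcal{N}(y)(k)=\sum_{i<k}g(i)y(i),\qquad J(y)(k)=\sum_{j<k}g(j+1)y(j+1)=\sum_{i\le k}g(i)y(i).$$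
Hence $J(y)=\mathcal{N}(y)+gy$, and $J(y)(k)=\mathcal{N}(y)(k+1)$. The latter gives $I(q,J(y))(k)=\sum_{j<k}S_j(q)\mathcal{N}(y)(j+1)=J(\mathcal{N}(y))(k)$. Iterating, for $m\ge0$,
$$I(q,\cdot)^mJ(y)=J(\mathcal{N}^my)=\mathcal{N}^{m+1}y+g\,\mathcal{N}^my.\tag{6}$$

**Step 2: words as values of $J$.** Clearly $J(1)=[(q)]$. For $y=[(b,\mathbf{v})]$ we have $y(j+1)=y(j)+S_j(b)[\mathbf{v}](j)$, so (4) with $(r,s)=(q,b)$ gives
$$J([(b,\mathbf{v})])=[(q,b,\mathbf{v})]+[(q+b,\mathbf{v})]+\sum_{e=1}^{q+b-1}\delta_e\,I(q+b-e,\,z_e[\mathbf{v}]).\tag{7}$$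

**Step 3: removing an inner $g$.** For $1\le a\le q-1$ we have $S_j(a)S_j(1)=S_j(a+1)$ by (1), and $g(j)=L_1S_j(1)z(j)$ by (3). So
$$I(a,gy)=L_1I(a+1,zy)\qquad(1\le a\le q-1).\tag{8}$$

Say that an element has depth $\ge n$ if it is a combination of words of depth $\ge n$. By Lemma 1, if $y$ has depth $\ge n$, then $zy$ has depth $\ge\max(n,1)$, and $\mathcal{N}(y)$ has depth $\ge\max(n,1)+1$. The operator $\mathcal{N}$ raises the weight by $1+(q-1)=q$.

**Step 4: an order in which rewriting terminates.** Let $\nu(a)=a$ for $a\le q$ and $\nu(a)=q-a$ for $a>q$; this is injective on positive integers. For words of weight $w$ put $\mathbf{s}\prec\mathbf{s}'$ if $\mathrm{dep}\,\mathbf{s}<\mathrm{dep}\,\mathbf{s}'$, or if the depths agree and $(\nu(s_i))_i$ is lexicographically smaller than $(\nu(s'_i))_i$. This is a total order on a finite set. It suffices to show that a non-Thakur word of weight $w$ is, modulo $gT_{w-q}$, a combination of $\succ$-larger words of weight $w$; then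 Lemma 2 follows by descending induction.

**Step 5: a letter exceeds $q$.** At the first such letter write $\mathbf{s}=(s_1,\dots,s_i,q^m,q+b,\mathbf{v})$, where $q^m$ stands for $m\ge0$ letters $q$, $b\ge1$, $s_1,\dots,s_i\le q$, and either $i=0$ or $s_i<q$. Put $y=[(b,\mathbf{v})]$, of depth $n'=1+\mathrm{dep}\,\mathbf{v}$; then $\mathrm{dep}\,\mathbf{s}=i+m+n'$. Solving (7) for $[(q+b,\mathbf{v})]$, applying $I(q,\cdot)^m$ and using (6),
$$[(q^m,q+b,\mathbf{v})]=\mathcal{N}^{m+1}y+g\,\mathcal{N}^my-[(q^{m+1},b,\mathbf{v})]-\sum_e\delta_e\,I(q,\cdot)^mI(q+b-e,z_e[\mathbf{v}]).$$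
Apply $I(s_1,\cdot)\cdots I(s_i,\cdot)$ and look at each term.

* The first and third terms have depth $\ge i+m+1+n'>\mathrm{dep}\,\mathbf{s}$.
* The last terms have depth $\ge i+m+1+\mathrm{dep}\,\mathbf{v}=\mathrm{dep}\,\mathbf{s}$. Their words begin with the same $i+m$ letters, and the next letter is $q+b-e$ with $1\le e\le q+b-1$. Its $\nu$-value is positive if $q+b-e\le q$, and equals $e-b$ otherwise; in both cases it exceeds $-b=\nu(q+b)$. So these words are $\succ$-larger.
* The second term lies in $gT_{w-q}$ if $i=0$. If $i\ge1$, then $s_i\le q-1$ and (8) turns it into $L_1I(s_1,\cdot)\cdots I(s_{i-1},\cdot)I(s_i+1,z\,\mathcal{N}^my)$. This has depth $\ge i+m+n'=\mathrm{dep}\,\mathbf{s}$, its first $i-1$ letters are unchanged, and its $i$-th letter is $s_i+1\le q$. So it consists of $\succ$-larger words.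

**Step 6: all letters are at most $q$ and the last is $q$.** Write $\mathbf{s}=(s_1,\dots,s_i,q^{m+1})$ with $m\ge0$, and $i=0$ or $s_i<q$. By (6) with $y=1$, $[(q^{m+1})]=\mathcal{N}^{m+1}1+g\,\mathcal{N}^m1$. Apply $I(s_1,\cdot)\cdots I(s_i,\cdot)$. The element $\mathcal{N}^{m+1}1$ has depth $\ge m+2$, so the first term has depth $\ge i+m+2>\mathrm{dep}\,\mathbf{s}=i+m+1$. The second term is in $gT_{w-q}$ if $i=0$. If $i\ge1$, then $I(s_i,g\,\mathcal{N}^m1)=L_1I(s_i+1,z\,\mathcal{N}^m1)$, and $z\,\mathcal{N}^m1$ has depth $\ge m+1$ (for $m=0$ it is $z$). So we get words of depth $\ge\mathrm{dep}\,\mathbf{s}$ with the same first $i-1$ letters and $s_i$ replaced by $s_i+1\le q$; these are $\succ$-larger.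

A non-Thakur word falls under Step 5 or Step 6. This proves Lemma 2. $\square$

Iterating Lemma 2, $T_w$ is spanned by the $g^n[\mathbf{s}]$ with $\mathbf{s}$ Thakur and $qn+\mathrm{wt}(\mathbf{s})=w$. In particular every $\tau\in T$ is a finite sum $\sum_{n\ge0}g^n\tau_n$ with $\tau_n\in Th$.

*Weight $3$ for $q=2$.* By Step 6, $[(1,2)]=I(1,\mathcal{N}1)+I(1,g)=L_1[(1,1,1)]+L_1[(2,1)]$. Put $X=[(1,1,1)]+[(2,1)]$, so $[(1,2)]=L_1X$. For $(3)$ we have $y=[(1)]=z$, and by the example after (4) the correction in (7) is $I(2,z_1)=[(2,1)]$. So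
$$[(3)]=\mathcal{N}z+gz-2[(2,1)]=gz+L_1I(1,z^2)=gz+L_1[(1,2)]=gz+L_1^2X,$$
using $z^2=[(2)]$. Check at $k=2$: the left side is $1+\frac{1+\ell_1}{\ell_1^3}$; on the right, $g(2)z(2)=\ell_1^{-2}(1+\ell_1^{-1})$ and $L_1^2X(2)=L_1^2\ell_1^{-2}=1$. Next, by (5), $z\cdot[(2)]=[(1,2)]+[(2,1)]+[(3)]+[(2,1)]=[(1,2)]+[(3)]=gz+(L_1+L_1^2)X$. Since $L_1+L_1^2\ne0$, it follows that $X\in zT$. So modulo $gT+zT$ we have $[(3)]=[(1,2)]=0$ and $[(2,1)]=[(1,1,1)]$, and on both sides of the conjecture the class of $(1,1,1)$ spans weight $3$.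

## 6. The kernel of $\lim$ and the growth of functions in $T$

**Lemma 3.** *Let $\tau=\sum c_{n,\mathbf{s}}g^n[\mathbf{s}]$ be a finite sum with $\mathbf{s}$ Thakur and $c_{n,\mathbf{s}}\in K$ not all $0$, and let $n$ be minimal such that some $c_{n,\mathbf{s}}\ne0$. Then there is a constant $C>0$ with $|\tau(k)|_\infty=C\,|\ell_{k-1}|_\infty^{-qn}$ for all sufficiently large $k$.*

*Proof.* We have $\tau(k)=g(k)^n\big(\sum_{\mathbf{s}}c_{n,\mathbf{s}}S_{<k}(\mathbf{s})+g(k)\cdot(\text{bounded})\big)$ and $g(k)=\ell_{k-1}^{-q}\to0$. The bracket tends to $\sum_{\mathbf{s}}c_{n,\mathbf{s}}\zeta_A(\mathbf{s})$, which is nonzero by (BC). A sequence with nonzero limit in a nonarchimedean field has eventually constant absolute value. $\square$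

**Corollary.**

1. *The $g^n[\mathbf{s}]$ ($n\ge0$, $\mathbf{s}$ Thakur) form a $K$-basis of $T$, and a function in $T$ that vanishes for all large $k$ is $0$.*
2. *$\ker(\lim)=gT$.*
3. *If $\tau_0,\dots,\tau_{q-1}\in T$ and $\sum_{i=0}^{q-1}\ell_{k-1}^i\tau_i(k)=0$ for all large $k$, then all $\tau_i=0$.*
4. *If $f\in T$ and $g^nf\in zT$ for some $n\ge 0$, then $f\in zT$.*

*Proof.* 1. They span by Section 5. By Lemma 3 a nontrivial combination is nonzero at every large $k$, which gives both claims.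

2. Since $g(k)\to0$, $gT\subset\ker(\lim)$. Let $\tau=\sum g^n\tau_n\in\ker(\lim)$ with $\tau_n\in Th$. Then $\lim\tau_0=0$, so $\tau_0=0$ by (BC), and $\tau\in gT$.

3. By Lemma 3, for large $k$ each term with $\tau_i\ne0$ has absolute value $C_i|\ell_{k-1}|_\infty^{i-qn_i}$. These exponents are distinct modulo $q$, hence distinct. Since $|\ell_{k-1}|_\infty\to\infty$, if some $\tau_i\neq0$, one term would be strictly larger than all the others for large $k$, and the sum would not vanish.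

4. By induction it suffices to treat $n=1$. Let $gf=zf'$. Taking limits, $0=\zeta_A(q-1)\lim f'$, and $\zeta_A(q-1)\ne0$. So $\lim f'=0$, and $f'=gf''$ with $f''\in T$ by part 2. Then $g(f-zf'')=0$. As $g(k)\ne0$ for $k\ge1$, the function $f-zf''$ vanishes for $k\ge1$, so $f=zf''$ by part 1. $\square$

## 7. Counting degrees on the finite side, up to weight $q-1$

Let $f\in T$ with $\mathrm{red}(f)=0$. We want $f\in zT$. The natural first attempt copies Lemma 3: clear denominators and compare sizes. For this, recall that $\theta^{q^d}-\theta$ is the product of the monic irreducible $v$ with $\deg v\mid d$. Hence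
$$\prod_{\deg v=d}v=\frac{\theta^{q^d}-\theta}{R_d},\qquad R_d=\prod_{\deg v\mid d,\ \deg v<d}v,\qquad \deg R_d\le\sum_{1\le e\le d/2}q^e\le2q^{d/2}.\tag{9}$$

Suppose $f=\sum c_{\mathbf{s}}[\mathbf{s}]$ involves only words of weight $\le w$, where $w<q-1$, and $c_{\mathbf{s}}\in A$. By (1), $\ell_{d-1}^{w}f(d)\in A$. For large $d$ it is divisible by every $v$ of degree $d$, hence by a polynomial of degree at least $q^d-2q^{d/2}$. But $|f(d)|_\infty$ is bounded and $\deg\ell_{d-1}=q+\cdots+q^{d-1}=\frac{q^d-q}{q-1}$, so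
$$\deg\big(\ell_{d-1}^{w}f(d)\big)\le\frac{w}{q-1}\,q^d+O(1),\qquad \frac w{q-1}<1 .$$
So $f(d)=0$ for large $d$. Then $\lim f=0$, and since all words of weight less than $q$ are Thakur, all $c_{\mathbf{s}}=0$ by (BC).

The argument stops exactly at $w=q-1$. There $L_1\ell_{d-1}^{q-1}z(d)=\theta-\theta^{q^d}$ is nonzero and divisible by every $v$ of degree $d$. For $w>q-1$ the available degree $\frac w{q-1}q^d$ exceeds $q^d$, and divisibility by a polynomial of degree about $q^d$ gives no contradiction and no visible factor $z$.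

The way past this point is to lower the degree without losing the congruences. Modulo $v$ of degree $d$ we have $\theta^{q^d}\equiv\theta$. So write the integral quantity $\ell_{d-1}^{w_0}f(d)$ as a polynomial of bounded degree in $x=\theta^{q^d}$ whose coefficients have degree only about $q^d$, and then put $x=\theta$ instead of $x=\theta^{q^d}$. The result has degree about $q^d$ regardless of the weight and is still divisible by every $v$ of degree $d$, so by (9) it is $\theta^{q^d}-\theta$ times something very small. Such an expansion exists for every polynomial, by writing it in base $\theta^{q^d}$. What makes it usable is that the coefficients can be chosen to satisfy a linear recursion in $d$ built from operators that do not depend on $d$. That recursion will carry the information back to $f$.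

## 8. Polynomials $p^{(k)}(x)$ with $p^{(k)}(\theta^{q^k})=G_k$

From now on let $f\in T$ with $\mathrm{red}(f)=0$ and $f\ne0$. By Section 5, after multiplying $f$ by a nonzero element of $A$, we may write $f=\sum c_{n,\mathbf{s}}g^n[\mathbf{s}]$ with $\mathbf{s}$ Thakur and $c_{n,\mathbf{s}}\in A$.

**Step 1: an integral vector containing $f$.** Choose an integer $w_0>qn+\mathrm{wt}(\mathbf{s})$ for all $(n,\mathbf{s})$ in the support. Let $\mathcal{J}$ be the finite set of pairs
$$\big(w_0-qn-s_1-\dots-s_i,\ (s_{i+1},\dots,s_r)\big),\qquad (n,\mathbf{s})\text{ in the support},\ 0\le i\le r .$$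
For $(m,\mathbf{s})\in\mathcal{J}$ we have $m\ge\mathrm{wt}(\mathbf{s})+1\ge1$, and all letters are $\le q$. If $\mathbf{s}=(s_1,\mathbf{s}')$, then $(m-s_1,\mathbf{s}')\in\mathcal{J}$. Let $N=|\mathcal{J}|$ and, for $k\ge1$,
$$G_k=\big(\ell_{k-1}^{m}S_{<k}(\mathbf{s})\big)_{(m,\mathbf{s})\in\mathcal{J}}\in A^N .$$
It has entries in $A$ by (1), because $\ell_j\mid\ell_{k-1}$ for $j\le k-1$ and $m\ge\mathrm{wt}(\mathbf{s})$. Since $\ell_{k-1}^{w_0}g(k)^n[\mathbf{s}](k)=\ell_{k-1}^{w_0-qn}S_{<k}(\mathbf{s})$, the row $c\in A^N$ with entry $c_{n,\mathbf{s}}$ at $(w_0-qn,\mathbf{s})$ and $0$ elsewhere satisfies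
$$c\cdot G_k=\ell_{k-1}^{w_0}f(k)\qquad(k\ge1).\tag{10}$$

**Step 2: a recursion in $k$.** From $\ell_k=(\theta-\theta^{q^k})\ell_{k-1}$ and $S_{<k+1}(\mathbf{s})=S_{<k}(\mathbf{s})+\ell_k^{-s_1}S_{<k}(\mathbf{s}')$ we get
$$G_{k+1}=M(\theta-\theta^{q^k})\,G_k,\qquad (M(y)G)_{(m,\mathbf{s})}=y^mG_{(m,\mathbf{s})}+y^{m-s_1}G_{(m-s_1,\mathbf{s}')},\tag{11}$$
without second term for $\mathbf{s}=\varnothing$. Since $M(y)$ is triangular with respect to depth with diagonal entries $y^m$, $\det M(y)$ is a power of $y$. Also $G_1\in\mathbb{F}_q^N$: $S_{<1}(\mathbf{s})$ is $1$ in depth $\le1$ and $0$ otherwise.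

**Step 3: splitting by residues of exponents modulo $q$.** For $h\in K[x]$ write uniquely $h=\sum_{e=0}^{q-1}x^e(C_eh)(x^q)$, and put $h^\sigma(x)=h(x^q)$. Both $C_e$ and $\sigma$ are $K$-linear; $\sigma$ does not touch coefficients. Both act on vectors entrywise. Write $M$ for $M(\theta-x)$ and let $T_e=C_e\circ M$ on $K[x]^N$, so that
$$Mp=\sum_{e=0}^{q-1}x^e\,(T_ep)^\sigma .\tag{12}$$
Let $D=\max\{m:(m,\mathbf{s})\in\mathcal{J}\}$ and $V=\{p\in K[x]^N:\deg p\le D\}$. If $p\in V$, then $Mp$ has degree $\le2D$ and $T_ep$ has degree $\le2D/q\le D$. So $T_eV\subset V$.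

**Step 4: the polynomials $p^{(k)}$.** Define
$$p^{(1)}=G_1,\qquad p^{(k+1)}=\sum_{e=0}^{q-1}\theta^{eq^k}\,T_ep^{(k)}\ \in\ V\cap A[x]^N .\tag{13}$$
Then
$$p^{(k)}(\theta^{q^k})=G_k,\qquad \theta\text{-degree of the coefficients of }p^{(k)}\ \le\ q^k+Dk .\tag{14}$$
The first statement is clear for $k=1$, and if it holds for $k$, then by (12) and (11)
$$p^{(k+1)}(\theta^{q^{k+1}})=\sum_e(\theta^{q^k})^e\,(T_ep^{(k)})\big((\theta^{q^k})^q\big)=M(\theta-\theta^{q^k})\,p^{(k)}(\theta^{q^k})=G_{k+1}.$$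
For the second, $M(\theta-x)$ has $\theta$-degree $\le D$, so passing from $k$ to $k+1$ raises the degree by at most $(q-1)q^k+D$, and $\sum_{j=1}^{k-1}\big((q-1)q^j+D\big)=q^k-q+D(k-1)$.

*Example.* Let $q=2$ and $f=z=[(1)]$, with $w_0=2$. Then $\mathcal{J}=\{(2,(1)),(1,\varnothing)\}$, $c=(1,0)$, $G_k=(\ell_{k-1}^2z(k),\,\ell_{k-1})$ and, with $y=\theta-x$, $M=\begin{pmatrix}y^2&y\\0&y\end{pmatrix}$. We have $p^{(1)}=(1,1)$, and $Mp^{(1)}=(\theta^2+\theta+x+x^2,\ \theta+x)$, so $T_0p^{(1)}=(\theta^2+\theta+x,\ \theta)$, $T_1p^{(1)}=(1,1)$ and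
$$p^{(2)}=T_0p^{(1)}+\theta^2\,T_1p^{(1)}=(\theta+x,\ \theta+\theta^2).$$
For $k\ge2$ one gets $p^{(k)}=\frac{\ell_{k-1}}{L_1}(\theta+x,\ L_1)$. Indeed $(\theta+x)^3+L_1(\theta+x)=\theta^2+\theta x+\theta x^2+x^3$ splits into $\theta(\theta+x)$ and $\theta+x$, and $L_1(\theta+x)$ splits into $L_1\theta$ and $L_1$. So (13) multiplies $(\theta+x,L_1)$ by $\theta+\theta^{2^k}=\ell_k/\ell_{k-1}$. Putting $x=\theta$ gives $c\cdot p^{(k)}(\theta)=0$.

## 9. Sparse functionals

**Definition (height, sparse sequences).** For $0\ne u\in K$ let $H(u)$ be the maximum of the degrees of numerator and denominator in lowest terms, and $H(0)=0$. The height of a sum, product or quotient of $u,u'$ is at most $H(u)+H(u')$. A sequence $(a_k)$ in $K$, defined for large $k$, is sparse if $a_k=u_k-\theta^{q^k}u'_k$ with $u_k,u'_k\in K$ and $H(u_k),H(u'_k)=O(q^{k/2})$.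

*Example.* $a_k=\theta-\theta^{q^k}$ is sparse with $u_k=\theta$, $u_k'=1$. The sequence $a_k=\theta^{n_k}$ with $n_k=\lfloor q^k/2\rfloor$ is not. Otherwise let $r_k\ne0$ be a common denominator of $u_k,u'_k$, of degree $O(q^{k/2})$. In $r_k\theta^{n_k}=r_ku_k-\theta^{q^k}r_ku'_k$ the left side has degree less than $q^k$ for large $k$, and so has $r_ku_k$; hence $u'_k=0$, and $r_ku_k$ has degree at least $n_k$. But this degree is $O(q^{k/2})$, a contradiction.

Sparse sequences form a $K$-space. The $u_k$ and $u_k'$ are uniquely determined for large $k$: subtracting two decompositions gives $u_k=\theta^{q^k}u_k'$ with heights $O(q^{k/2})$, and if $u_k'\ne0$ then $q^k=H(u_k/u'_k)=O(q^{k/2})$, impossible for large $k$.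

Let $V^*=\mathrm{Hom}_K(V,K)$ and
$$\mathcal{R}=\{\lambda\in V^*:\ (\lambda(p^{(k)}))_k\text{ is sparse}\},$$
a subspace of the finite-dimensional space $V^*$. Choosing decompositions on a basis of $\mathcal{R}$ and extending linearly gives $k_0$ and linear maps $U_k,U'_k:\mathcal{R}\to K$ for $k\ge k_0$ with
$$\lambda(p^{(k)})=U_k(\lambda)-\theta^{q^k}U'_k(\lambda),\qquad H(U_k(\lambda)),\,H(U_k'(\lambda))=O_\lambda(q^{k/2}).\tag{15}$$

The next lemma says that the recursion (13) can be run backward inside $\mathcal{R}$.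

**Lemma 4.** *If $\lambda\in\mathcal{R}$, then $\lambda T_e\in\mathcal{R}$ for $0\le e\le q-1$. After enlarging $k_0$, for all $\lambda\in\mathcal{R}$ and $k\ge k_0$:*
$$U_k(\lambda T_0)=U_{k+1}(\lambda),\quad U'_k(\lambda T_{q-1})=U'_{k+1}(\lambda),\quad U'_k(\lambda T_e)=U_k(\lambda T_{e+1})\ \ (0\le e\le q-2).\tag{16}$$

*Proof.* Fix $\lambda$. For each large $k$ choose $r\in A\setminus\{0\}$ with $\deg r=O(q^{k/2})$ such that $r\lambda$ is $A$-valued on $V\cap A[x]^N$ and $rU_{k+1}(\lambda),\,rU'_{k+1}(\lambda)\in A$. Put $b_e=r\lambda(T_ep^{(k)})\in A$. By (14), $\deg b_e\le q^k+O(q^{k/2})<2q^k$ for large $k$. So we can write $b_e=b_e^0+\theta^{q^k}b_e^1$ with $\deg b_e^0<q^k$ and $\deg b_e^1=O(q^{k/2})$. By (13) and (15),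
$$b_0^0+\sum_{e=1}^{q-1}\theta^{eq^k}\big(b_e^0+b_{e-1}^1\big)+\theta^{q^{k+1}}b_{q-1}^1=\sum_{e=0}^{q-1}\theta^{eq^k}b_e=r\lambda(p^{(k+1)})=rU_{k+1}(\lambda)-\theta^{q^{k+1}}\,rU'_{k+1}(\lambda).$$
Here $rU_{k+1}(\lambda)$ and $rU'_{k+1}(\lambda)$ are polynomials of degree $O(q^{k/2})$. So for large $k$ both ends are expansions in base $\theta^{q^k}$ with digits of degree less than $q^k$. Comparing digits,
$$b_0^0=rU_{k+1}(\lambda),\qquad b_e^0=-b_{e-1}^1\ (1\le e\le q-1),\qquad b_{q-1}^1=-rU'_{k+1}(\lambda).$$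
Put $u_0=rU_{k+1}(\lambda)$, $u_e=b_e^0$ for $1\le e\le q-1$, and $u_q=rU'_{k+1}(\lambda)$. Then $b_e^0=u_e$ and $b_e^1=-u_{e+1}$ for $0\le e\le q-1$, and every $u_e$ has degree $O(q^{k/2})$. Dividing $b_e=u_e-\theta^{q^k}u_{e+1}$ by $r$,
$$(\lambda T_e)(p^{(k)})=\frac{u_e}r-\theta^{q^k}\,\frac{u_{e+1}}r .$$
This is sparse, so $\lambda T_e\in\mathcal{R}$. By uniqueness, for large $k$ (depending on $\lambda$), $U_k(\lambda T_e)=u_e/r$ and $U'_k(\lambda T_e)=u_{e+1}/r$, which gives (16) for this $\lambda$. Both sides of each identity in (16) are linear in $\lambda$, so a bound $k_0$ that works for a finite basis of $\mathcal{R}$ works for all $\lambda\in\mathcal{R}$. $\square$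

The hypothesis $\mathrm{red}(f)=0$ enters only through the next lemma.

**Lemma 5.** *The functional $\lambda_0(p)=c\cdot p(\theta)$ lies in $\mathcal{R}$.*

*Proof.* Let $P_d=\lambda_0(p^{(d)})=c\cdot p^{(d)}(\theta)\in A$. Let $v$ be monic irreducible of degree $d$, with $d$ large. As $\theta^{q^d}\equiv\theta\pmod v$, (14) and (10) give
$$P_d\equiv c\cdot p^{(d)}(\theta^{q^d})=c\cdot G_d=\ell_{d-1}^{w_0}f(d)\equiv0\pmod v,$$
because $\mathrm{red}(f)=0$ means that $f(d)\equiv0\pmod v$ for all but finitely many $v$. So $P_d$ is divisible by the product in (9): $P_d=(\theta^{q^d}-\theta)\,w_d/R_d$ with $w_d\in A$. By (14), $\deg P_d\le q^d+O(d)$, so $\deg w_d\le\deg R_d+O(d)=O(q^{d/2})$ if $w_d\ne 0$. Thus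
$$P_d=\Big(-\frac{\theta w_d}{R_d}\Big)-\theta^{q^d}\Big(-\frac{w_d}{R_d}\Big)$$
is a sparse decomposition. $\square$

## 10. Rows $B(x)$ with $B(\theta^{q^k})\cdot G_k=0$

What would finish the proof? Suppose there is a row $B\in K[x]^N$ with $B(\theta)=c$ and $B(\theta^{q^k})\cdot G_k=0$ for large $k$. Then $c\cdot G_k=(B(\theta)-B(\theta^{q^k}))\cdot G_k$ is visibly divisible by $\theta-\theta^{q^k}=L_1\ell_{k-1}^{q-1}z(k)$, which is where the factor $z$ comes from.

*Example.* For $f=z$, any $q$, and $w_0=q$ we have $G_k=(\ell_{k-1}^qz(k),\ \ell_{k-1})$ and $c=(1,0)$. By (2) the row $B(x)=\big(1,\ -\frac{\theta-x}{L_1}\big)$ has both properties.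

In this section we construct a module of rows satisfying the second property. Section 11 arranges the first.

**Step 1: the module $\mathfrak{B}$.** Let $\mathcal{W}=\{p\in V:\lambda(p)=0\ \text{for all }\lambda\in\mathcal{R}\}$. By finite-dimensional duality $\mathcal{R}$ is exactly the set of functionals on $V$ that vanish on $\mathcal{W}$. By Lemma 4, for $p\in\mathcal{W}$ and $\lambda\in\mathcal{R}$ we have $\lambda(T_ep)=(\lambda T_e)(p)=0$; so $T_e\mathcal{W}\subset\mathcal{W}$. Let
$$\mathfrak{B}=\{B\in K[x]^N\ (\text{rows}):\ B\cdot p=0\ \text{for all }p\in\mathcal{W}\},$$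
a finitely generated $K[x]$-module. For $B\in\mathfrak{B}$ let $\lambda_{B,n}(p)$ be the coefficient of $x^n$ in $B\cdot p$, for $p\in V$. This functional kills $\mathcal{W}$, so $\lambda_{B,n}\in\mathcal{R}$; it is $0$ for $n>\deg B+D$.

*Example.* In the example of Section 8 ($q=2$, $f=z$), the row $B=\big(1,\frac{\theta+x}{L_1}\big)$ satisfies $B\cdot p^{(k)}=0$ identically in $x$ for $k\ge2$. So all $\lambda_{B,n}$ vanish on $p^{(k)}$ for $k\ge2$, hence lie in $\mathcal{R}$, hence kill $\mathcal{W}$, and $B\in\mathfrak{B}$.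

**Step 2: the maps $\eta_k$.** For $B\in\mathfrak{B}$ and $k\ge k_0$ put
$$b_k(B)=\sum_nx^nU_k(\lambda_{B,n}),\qquad b_k'(B)=\sum_nx^nU_k'(\lambda_{B,n}),\qquad \eta_k(B)=b_k(B)-x\,b_k'(B).$$
These are polynomials in $x$, and they are $K[x]$-linear in $B$ because $\lambda_{xB,n}=\lambda_{B,n-1}$. By (15),
$$B(x)\cdot p^{(k)}(x)=b_k(B)-\theta^{q^k}\,b'_k(B).\tag{17}$$
If $\eta_k=0$, then setting $x=\theta^{q^k}$ in (17) makes the right side vanish. So the aim is to show $\eta_k=0$.

**Step 3: a difference equation for $\eta_k$.** For $p\in V$ and $B\in\mathfrak{B}$, (12) gives $B^\sigma Mp=\sum_ex^e(B\cdot T_ep)^\sigma$. For $p\in\mathcal{W}$ this is $0$, since $T_ep\in\mathcal{W}$. So $B\in\mathfrak{B}$ implies $B^\sigma M\in\mathfrak{B}$, and comparing coefficients of $x^{e+qn}$ gives $\lambda_{B^\sigma M,\,e+qn}=\lambda_{B,n}T_e$ for $0\le e<q$. Using (16), the inner sum below telescopes: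
$$\eta_k(B^\sigma M)=\sum_nx^{qn}\sum_{e=0}^{q-1}\Big(x^eU_k(\lambda_{B,n}T_e)-x^{e+1}U'_k(\lambda_{B,n}T_e)\Big)=\sum_nx^{qn}\Big(U_{k+1}(\lambda_{B,n})-x^qU'_{k+1}(\lambda_{B,n})\Big),$$
that is,
$$\eta_k(B^\sigma M)=\eta_{k+1}(B)^\sigma .\tag{18}$$

**Lemma 6.** *$\eta_k=0$ for all $k\ge k_0$. Hence $B(\theta^{q^k})\cdot G_k=0$ for all $B\in\mathfrak{B}$ and $k\ge k_0$.*

*Proof.* *A finite-dimensional space with a shift.* Let $\mathcal{V}\subset\mathrm{Hom}_{K[x]}(\mathfrak{B},K[x])$ be the $K$-span of all $\eta_k$, $k\ge k_0$. It is finite-dimensional, because $\deg\eta_k(B)\le\deg B+D+1$ for $B$ in a finite generating set of $\mathfrak{B}$. If $\sum\alpha_k\eta_k=0$ with $\alpha_k\in K$, then (18) gives $\big(\sum\alpha_k\eta_{k+1}(B)\big)^\sigma=0$ for all $B$, so $\sum\alpha_k\eta_{k+1}=0$. Thus $\eta_k\mapsto\eta_{k+1}$ extends to a well-defined $K$-linear map $\mathsf{A}:\mathcal{V}\to\mathcal{V}$ with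
$$\eta(B^\sigma M)=\big((\mathsf{A}\eta)(B)\big)^\sigma\qquad(\eta\in\mathcal{V},\ B\in\mathfrak{B}).$$
Let $E=K(x)$, with $\sigma$ extended to $E$ by $x\mapsto x^q$, and extend all $\eta\in\mathcal{V}$ $E$-linearly to $\mathfrak{B}_E=E\mathfrak{B}\subset E^N$. The relation persists, because $(hB)^\sigma M=h^\sigma B^\sigma M$.

*Reduction to one coordinate.* Suppose $\mathcal{V}\ne0$. Order $\mathcal{J}$ so that depth is nondecreasing, and let $\mathfrak{B}_i\subset\mathfrak{B}_E$ be the rows supported on the first $i$ indices. By (11), the $(\mu,\mathbf{s}')$-coordinate of $B^\sigma M$ is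
$$(\theta-x)^\mu\Big(B^\sigma_{(\mu,\mathbf{s}')}+\sum_aB^\sigma_{(\mu+a,(a,\mathbf{s}'))}\Big),$$
the sum over $a$ with $(\mu+a,(a,\mathbf{s}'))\in\mathcal{J}$. These indices have larger depth, so they come later in the order. Hence $\mathfrak{B}_i$ is stable under $B\mapsto B^\sigma M$, and on the $i$-th coordinate of $\mathfrak{B}_i$ this map is $b\mapsto(\theta-x)^\mu b^\sigma$, where $\mu\ge1$ is the first entry of the $i$-th index. Take $i$ minimal such that some $\eta\in\mathcal{V}$ is nonzero on $\mathfrak{B}_i$. Then $\mathcal{V}$ kills $\mathfrak{B}_{i-1}\ne\mathfrak{B}_i$. The $i$-th coordinate embeds $\mathfrak{B}_i/\mathfrak{B}_{i-1}$ in $E$, so there is $B^0\in\mathfrak{B}_i$ with $i$-th coordinate $1$, spanning $\mathfrak{B}_i$ modulo $\mathfrak{B}_{i-1}$. Since $(B^0)^\sigma M\equiv(\theta-x)^\mu B^0$ modulo $\mathfrak{B}_{i-1}$,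
$$(\theta-x)^\mu\,\eta(B^0)=\big((\mathsf{A}\eta)(B^0)\big)^\sigma\qquad(\eta\in\mathcal{V}).$$
So the nonzero finite-dimensional $K$-space $\mathcal{V}'=\{\eta(B^0):\eta\in\mathcal{V}\}\subset E$ satisfies $(\theta-x)^\mu\mathcal{V}'\subset(\mathcal{V}')^\sigma$. As $\sigma$ is injective and $K$-linear, both sides have the same dimension, and $(\theta-x)^\mu\mathcal{V}'=(\mathcal{V}')^\sigma$.

*Orders of vanishing.* For $\rho\in\overline K$ let $\omega(\rho)=\min_{0\ne y\in\mathcal{V}'}\mathrm{ord}_{x=\rho}\,y$. This is the minimum over a $K$-basis of $\mathcal{V}'$, so $\omega$ vanishes outside the finite set of zeros and poles of the basis elements. From $x^q-\rho^q=(x-\rho)^q$ we get $\mathrm{ord}_{\rho}(y^\sigma)=q\,\mathrm{ord}_{\rho^q}(y)$. Taking minimal orders on both sides of $(\mathcal{V}')^\sigma=(\theta-x)^\mu\mathcal{V}'$,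
$$q\,\omega(\rho^q)=\omega(\rho)+\mu\,\delta_{\rho,\theta},\tag{19}$$
where $\delta_{\rho,\theta}$ is $1$ for $\rho=\theta$ and $0$ otherwise. Apply (19) to the pairwise distinct points $\rho=\theta^{q^i}$, $i\in\mathbb{Z}$. As $\omega(\theta^{q^i})=0$ for very negative $i$, (19) propagates this to all $i\le0$. At $\rho=\theta$ it gives $\omega(\theta^q)=\mu/q$, and then $\omega(\theta^{q^i})=\mu/q^i\ne0$ for all $i\ge1$. This contradicts the finiteness of the support of $\omega$. So $\mathcal{V}=0$.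

*Conclusion.* Thus $b_k(B)=x\,b'_k(B)$. Put $x=\theta^{q^k}$ in (17) and use $p^{(k)}(\theta^{q^k})=G_k$ from (14). $\square$

## 11. Lifting $c$ to a row in $\mathfrak{B}$

**Lemma 7.** *There is $B\in\mathfrak{B}$ with $B(\theta)=c$.*

*Proof.* **Step 1: what the values $B(\theta)$ are.** Let $\widetilde{\mathcal{W}}=\{p\in K[x]^N:B\cdot p=0\ \text{for all }B\in\mathfrak{B}\}$. It contains $\mathcal{W}$, so $\mathfrak{B}$ is exactly the annihilator of $\widetilde{\mathcal{W}}$. Comparing ranks, $\widetilde{\mathcal{W}}$ has the same rank as $K[x]\mathcal{W}$, so $\widetilde{\mathcal{W}}/K[x]\mathcal{W}$ is torsion. If $hp\in\widetilde{\mathcal{W}}$ with $0\ne h\in K[x]$, then $p\in\widetilde{\mathcal{W}}$; so $K[x]^N/\widetilde{\mathcal{W}}$ is torsion-free, hence free, and $\widetilde{\mathcal{W}}$ is a direct summand, of rank $t$ say. Take a basis $f_1,\dots,f_N$ of $K[x]^N$ such that $f_1,\dots,f_t$ is a basis of $\widetilde{\mathcal{W}}$, and the dual basis $f^1,\dots,f^N$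 of rows. Then $\mathfrak{B}$ has basis $f^{t+1},\dots,f^N$. At $x=\theta$ we still have dual bases, now of $K^N$. So
$$\{B(\theta):B\in\mathfrak{B}\}=\{b\in K^N:\ b\cdot p(\theta)=0\ \text{for all }p\in\widetilde{\mathcal{W}}\},$$
and we must show $c\cdot p(\theta)=0$ for all $p\in\widetilde{\mathcal{W}}$. For $p\in\mathcal{W}$ this is Lemma 5. The difficulty is that $\widetilde{\mathcal{W}}$ can be larger than $K[x]\mathcal{W}$, and the torsion may sit at $x=\theta$. We avoid it by moving from $\theta$ to its $q^h$-th roots.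

Let $x_h=\theta^{1/q^h}\in\overline K$, so $x_0=\theta$ and $x_h^q=x_{h-1}$, and let $M_h=M(\theta-x_1)M(\theta-x_2)\cdots M(\theta-x_h)$.

**Step 2: $c\,M_h\,p(x_h)=0$ for $p\in\mathcal{W}$ and $h\ge0$.** For $h=0$ this says $\lambda_0(p)=0$, which holds because $\lambda_0\in\mathcal{R}$ (Lemma 5). For $h\ge1$, (12) at $x=x_h$ gives $M(\theta-x_h)p(x_h)=\sum_ex_h^e\,(T_ep)(x_{h-1})$ with $T_ep\in\mathcal{W}$. So $c\,M_hp(x_h)=\sum_ex_h^e\,c\,M_{h-1}(T_ep)(x_{h-1})=0$ by induction on $h$.

**Step 3: for some $h$ the same holds on $\widetilde{\mathcal{W}}$.** Choose $0\ne r\in K[x]$ with $r\widetilde{\mathcal{W}}\subset K[x]\mathcal{W}$. As the $x_h$ are pairwise distinct, there is $h$ with $r(x_h)\ne0$. For $p\in\widetilde{\mathcal{W}}$ write $rp$ as a $K[x]$-combination of elements of $\mathcal{W}$; Step 2 gives $r(x_h)\,c\,M_hp(x_h)=0$, so $c\,M_hp(x_h)=0$.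

**Step 4: transport from $x_h$ back to $\theta$.** For $\xi\in\overline K$ let $\widetilde{\mathcal{W}}(\xi)$ be the $\overline K$-span of $\{p(\xi):p\in\widetilde{\mathcal{W}}\}$. It has dimension $t$ for every $\xi$, since $f_1(\xi),\dots,f_N(\xi)$ is a basis of $\overline K^N$. For $p\in\widetilde{\mathcal{W}}$ write $Mp=\sum_{e=0}^{q-1}x^eh_e^\sigma$. For $B\in\mathfrak{B}$ we have $B^\sigma M\in\mathfrak{B}$ (Section 10, Step 3), so $0=B^\sigma Mp=\sum_ex^e(B\cdot h_e)^\sigma$, and $B\cdot h_e=0$ for all $e$. As this holds for all $B$, $h_e\in\widetilde{\mathcal{W}}$. Evaluating at $\xi$ gives $M(\theta-\xi)\widetilde{\mathcal{W}}(\xi)\subset\widetilde{\mathcal{W}}(\xi^q)$. For $\xi\ne\theta$ the matrix $M(\theta-\xi)$ is invertible, because its determinant is a power of $\theta-\xi$; so equality holds by dimension. Apply this at $\xi=x_h,x_{h-1},\dots,x_1$, none of which is $\theta$: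
$$M_h\,\widetilde{\mathcal{W}}(x_h)=\widetilde{\mathcal{W}}(\theta).$$
By Step 3, $c\cdot\widetilde{\mathcal{W}}(\theta)=c\,M_h\,\widetilde{\mathcal{W}}(x_h)=0$. $\square$

## 12. Division by $z$: the kernel of $\mathrm{red}$

We now show $f\in zT$. Take $B$ from Lemma 7 and write $B(\theta)-B(x)=(\theta-x)\beta(x)$ with $\beta\in K[x]^N$. By (10) and Lemma 6, for $k\ge k_0$,
$$f(k)=\ell_{k-1}^{-w_0}\,c\cdot G_k=\ell_{k-1}^{-w_0}\big(B(\theta)-B(\theta^{q^k})\big)\cdot G_k=(\theta-\theta^{q^k})\,\ell_{k-1}^{-w_0}\,\beta(\theta^{q^k})\cdot G_k .$$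

**Step 1: rewrite everything in terms of $\ell_{k-1}$ and $T$.** By (2), $\theta-\theta^{q^k}=L_1\ell_{k-1}^{q-1}z(k)$, so also $\theta^{q^k}=\theta-L_1\ell_{k-1}^{q-1}z(k)$. The entries of $G_k$ are $\ell_{k-1}^m[\mathbf{s}](k)$. Since $T$ is an algebra, for large $k$
$$f(k)=z(k)\sum_e\ell_{k-1}^e\,\tau_e(k),$$
a finite sum over $e\in\mathbb{Z}$ with $\tau_e\in T$.

**Step 2: absorb all but the exponents $0,\dots,q-1$ into powers of $g$.** Multiply by $g(k)^{n_0}=\ell_{k-1}^{-qn_0}$ with $qn_0\ge e$ for all occurring $e$. Write each exponent as $e-qn_0=i-qn$ with $0\le i<q$ and $n\ge0$, and use $\ell_{k-1}^{-qn}=g(k)^n$. This gives $\tau_i'\in T$ with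
$$g(k)^{n_0}f(k)=z(k)\sum_{i=0}^{q-1}\ell_{k-1}^i\,\tau'_i(k)\qquad\text{for large }k .$$

**Step 3: compare coefficients.** Part 3 of the Corollary in Section 6, applied to $g^{n_0}f-z\tau'_0,\ -z\tau'_1,\ \dots,\ -z\tau'_{q-1}$, gives $g^{n_0}f=z\tau'_0$ in $T$. By part 4, $f\in zT$.

Since multiplying $f$ by a nonzero element of $A$ does not affect membership in $zT$, we have proved $\ker(\mathrm{red})=zT$. $\square$

## 13. The isomorphism $\Phi_{\infty,\mathcal{A}_K}$

By Sections 6 and 12, $\lim$ and $\mathrm{red}$ induce isomorphisms $T/gT\cong\mathcal{Z}_\infty$ and $T/zT\cong\mathcal{Z}_{\mathcal{A}_K}$. Since $\lim z=\zeta_A(q-1)$, the ideal $\zeta_A(q-1)\mathcal{Z}_\infty$ corresponds to $(gT+zT)/gT$. Since $\mathrm{red}(g)=\mathfrak{g}_{\mathcal{A}_K}$, the ideal $\mathfrak{g}_{\mathcal{A}_K}\mathcal{Z}_{\mathcal{A}_K}$ corresponds to $(gT+zT)/zT$. Hence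
$$\mathcal{Z}_\infty/\zeta_A(q-1)\mathcal{Z}_\infty\ \xleftarrow{\ \sim\ }\ T/(gT+zT)\ \xrightarrow{\ \sim\ }\ \mathcal{Z}_{\mathcal{A}_K}/\mathfrak{g}_{\mathcal{A}_K}\mathcal{Z}_{\mathcal{A}_K},$$
and the class of $[\mathbf{s}]$ goes to the classes of $\zeta_A(\mathbf{s})$ and $\zeta_{\mathcal{A}_K}(\mathbf{s})$. The composite from left to right is the required $K$-algebra isomorphism $\Phi_{\infty,\mathcal{A}_K}$. This proves Theorem 1, and the conjecture holds for every $q$. $\square$

## 14. Gradings, Hilbert series and the element $\mathfrak{g}_{\mathcal{A}_K}$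

It remains to prove Theorem 2.

**Part 1.** The basis is part 1 of the Corollary in Section 6. By Section 5, $T_w$ is spanned by those basis elements $g^n[\mathbf{s}]$ with $qn+\mathrm{wt}(\mathbf{s})=w$. Each basis element belongs to exactly one $w$, so $T=\bigoplus_wT_w$. A nonempty Thakur word consists of arbitrarily many letters $\le q$ followed by a last letter $<q$, so the generating series of Thakur words by weight is
$$1+\frac{X+\dots+X^{q-1}}{1-X-\dots-X^q}=\frac{1-X^q}{1-X-\dots-X^q}.$$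
The powers of $g$, of weight $q$, contribute a factor $\frac1{1-X^q}$.

**Part 2.** This is the equality $\ker(\mathrm{red})=zT$.

**Part 3.** Since $z\in T_{q-1}$ is homogeneous, $zT$ is a graded ideal, and $\mathcal{Z}_{\mathcal{A}_K}\cong T/zT$ is graded, with weight-$w$ part spanned by the $\zeta_{\mathcal{A}_K}(\mathbf{s})$ of weight $w$. If $zh=0$ with $h\in T$, then $h(k)=0$ for $k\ge1$, because $z(k)\ne0$ there by (2); so $h=0$ by part 1 of the Corollary. Thus $z$ is a nonzerodivisor, and $\dim(T/zT)_w=\dim T_w-\dim T_{w-q+1}$.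

**Part 4.** By part 4 of the Corollary, $gh\in zT$ implies $h\in zT$. So $g\in T_q$ acts as a nonzerodivisor on $P=T/zT$, that is, $\mathfrak{g}_{\mathcal{A}_K}$ is a nonzerodivisor of $\mathcal{Z}_{\mathcal{A}_K}$.

Next, $P$ is a free graded $K[g]$-module: lift a homogeneous $K$-basis of $P/gP$ to homogeneous elements $\epsilon_b$ of $P$. They generate $P$ over $K[g]$ by induction on the degree, since $P$ lives in degrees $\ge0$ and $g$ has positive degree. Suppose there is a nontrivial relation. Taking a homogeneous component, we may write it as $\sum_b\alpha_bg^{n_b}\epsilon_b=0$ with finitely many $b$ and all $\alpha_b\in K$ nonzero. Divide by $g^n$, $n=\min n_b$, which is allowed as $g$ is a nonzerodivisor, and reduce modulo $gP$. The terms with $n_b=n$ form a nontrivial relation among basis elements of $P/gP$, a contradiction.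

Transcendence: $zT$ lives in degrees $\ge q-1\ge1$, so $1\ne0$ in $P$. If a nonzero polynomial in $g$ with coefficients in $K$ vanished in $P$, then by homogeneity $\alpha g^n=0$ in $P$ for some $n\ge 0$ and $\alpha\in K^\times$, so $1=0$ in $P$ because $g$ is a nonzerodivisor; a contradiction. So $\mathfrak{g}_{\mathcal{A}_K}$ is transcendental over $K$.

Finally, both sides of the conjecture are isomorphic to $T/(gT+zT)=P/gP$, which is graded. As $g$ is a nonzerodivisor of degree $q$ on $P$, its Hilbert series is $(1-X^q)$ times the one in part 3. $\square$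

*Example.* For $q=2$ the series in part 1 of Theorem 2 begins $1,1,2,3,5,8$, the one in part 3 begins $1,0,1,1,2,3$, and the one in part 4 begins $1,0,0,1,1,2$. This agrees with the hand computations: weights $1$ and $2$ die in the common quotient, and weight $3$ is spanned by the class of $(1,1,1)$.
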